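\title{Gaussian vertex measures of polars of tight frames:\\ a counterexample and the sharp constant}

\begin{abstract}
Let $v_1,\dots,v_{2d}$ be a tight frame in $\mathbb{R}^d$ whose convex hull contains the origin in its interior, let $C$ be the polar of the hull, and let $A$ be the second-moment matrix of the vertex of $C$ at which a Gaussian linear functional attains its maximum. For the cube $\sqrt2[-1,1]^d$ one has $\operatorname{tr}\sqrt A=\sqrt2\,d$, and it was conjectured that $\operatorname{tr}\sqrt A\ge\sqrt2\,d$ always. We show that this fails for every sufficiently large $d$ and that the best constant valid in all dimensions is $2/\sqrt\pi$. The counterexamples are joins of a nearly round polytope of small dimension with a polytope that is mostly a cube. The lower bound comes from a sharp inequality for the expected Gaussian maximum over $C$, which the cube does minimize.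
\end{abstract}

\section{Introduction}

\subsection{The problem}
Vectors $v_1,\dots,v_m\in\mathbb{R}^d$ form a \emph{tight frame} if $\sum_i v_i\otimes v_i=\mathrm{Id}_d$, that is, if $\sum_i\langle v_i,x\rangle^2=|x|^2$ for all $x$. Taking the trace gives $\sum_i|v_i|^2=d$, and taking $x=v_j$ gives $|v_j|\le1$. The polar of the convex hull of the frame is
\[
C=\operatorname{conv}\{v_i\}^\circ=\{x:\langle v_i,x\rangle\le1\text{ for all }i\},
\]
an intersection of $m$ half-spaces, each containing the unit ball $B$. The map $x\mapsto(\langle v_i,x\rangle)_{i\le m}$ is an isometric embedding of $\mathbb{R}^d$ in $\mathbb{R}^m$, so $C$ is a section of the shifted orthant $\{y:y_i\le1\}$ by a $d$-dimensional linear subspace. We call $C$ \emph{admissible} if $m=2d$ and $0\in\operatorname{int}\operatorname{conv}\{v_i\}$; the second condition says that $C$ is bounded (Lemma~\ref{lem:bounded}). The tight frame condition fixes the scale: without it, dilating the $v_i$ would make $C$ arbitrarily small.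

Let $C\subset\mathbb{R}^d$ be a convex polytope with nonempty interior, $h_C(u)=\max_{x\in C}\langle u,x\rangle$ its support function, and $N_C(p)=\{u:\langle u,p\rangle=h_C(u)\}$ its normal cone at a vertex $p$. The normal cones have nonempty, pairwise disjoint interiors and cover $\mathbb{R}^d$, so for almost every $u$ the maximum is attained at a single point $x_C(u)$, which is a vertex. Let $\gamma$ be the standard Gaussian measure; throughout, $u$ under $\mathbb{E}$ or $\mathbb{P}$ is a standard Gaussian vector of the relevant dimension. The law of $x_C(u)$, the \emph{Gaussian vertex measure} of $C$, puts mass $\gamma(N_C(p))$ at $p$. We study its second-moment matrix and two numbers: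
\begin{gather*}
A(C)=\sum_{p}\gamma(N_C(p))\,p\otimes p=\mathbb{E}\,x_C(u)\otimes x_C(u),\\
\tau(C)=\operatorname{tr}\sqrt{A(C)},\qquad \omega(C)=\mathbb{E}\,h_C(u),
\end{gather*}
where $\sqrt{\cdot}$ is the positive semidefinite square root. Thus $\tau(C)$ is the sum of the root-mean-square sizes of the random vertex along its principal axes, and $\omega(C)$ is the expected maximum.

The frame $\{\pm e_j/\sqrt2\}_{j\le d}$ gives the cube $C=\sqrt2[-1,1]^d$. Here $x_C(u)=\sqrt2(\operatorname{sign}u_j)_j$, so $A(C)=2\,\mathrm{Id}_d$, and $\mathbb{E}|u_1|=\sqrt{2/\pi}$ gives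
\begin{equation}\label{eq:cube}
\tau(C)=\sqrt2\,d,\qquad\omega(C)=\tfrac{2}{\sqrt\pi}\,d .
\end{equation}
The conjecture posed in \cite{Ivanov} is that the cube minimizes $\tau$:
\begin{equation}\label{eq:conj}
\tau(C)\ge\sqrt2\,d\qquad\text{for every admissible }C\subset\mathbb{R}^d .
\end{equation}
The guess is natural. The cube comes from a frame of vectors of equal length, and for $d=1$ the inequality holds: $C$ is a segment with endpoints $1/v_1$ and $1/v_2$, each of mass $\frac12$, and $\frac12(v_1^{-2}+v_2^{-2})\ge2$ when $v_1^2+v_2^2=1$. By the Cauchy--Schwarz inequality for the eigenvalues of $\sqrt{A(C)}$,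
\begin{equation}\label{eq:cs}
\tau(C)\le\sqrt{d\operatorname{tr}A(C)}=\sqrt{d\;\mathbb{E}|x_C(u)|^2},
\end{equation}
so \eqref{eq:conj} would imply, in an averaged form, that every admissible polytope has a vertex at least as far from the origin as the vertices of the cube, at distance $\sqrt{2d}$.

\subsection{Results}
Let $\Lambda_d$ be the infimum of $\tau(C)/d$ over admissible $C\subset\mathbb{R}^d$.

\begin{theorem}\label{thm:disproof}
$\limsup_{d\to\infty}\Lambda_d\le\frac43<\sqrt2$. Hence for all sufficiently large $d$ there is a tight frame of $2d$ vectors in $\mathbb{R}^d$ with $0\in\operatorname{int}\operatorname{conv}\{v_i\}$ and $\tau(C)<\sqrt2\,d$.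
\end{theorem}

\begin{theorem}\label{thm:sharp}
For every $d$ and every admissible $C\subset\mathbb{R}^d$,
\[
\tau(C)>\omega(C)\ge\tfrac{2}{\sqrt\pi}\,d ,
\]
and $\lim_{d\to\infty}\Lambda_d=2/\sqrt\pi$. The bound $\omega(C)\ge\frac2{\sqrt\pi}d$ is attained by the cube $\sqrt2[-1,1]^d$ for every $d$.
\end{theorem}

So the best constant valid in all dimensions is $2/\sqrt\pi\approx1.128$, and the inequality with it is always strict. Theorem~\ref{thm:disproof} is contained in Theorem~\ref{thm:sharp}; we state it separately because it follows from a computation with the regular hexagon and needs nothing from the lower bound.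

The proofs factor $\tau$ as $\omega\cdot(\tau/\omega)$. The cube minimizes the first factor (Section~\ref{sec:lower}). The second factor exceeds $1$ and measures how far $x_C(u)$ is from a linear function of $u$ (Lemma~\ref{lem:gap}); for the cube it is $\sqrt{\pi/2}$, while for round bodies in high dimension it is close to $1$. A round polytope needs many more than two facets per dimension, and the construction in Section~\ref{sec:join} circumvents this: it produces admissible polytopes with about the same $\omega$ as the cube and about the same ratio $\tau/\omega$ as a prescribed polytope $K$ with many facets.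

\section{Frames, polars and Gaussian maxima}\label{sec:tools}

\subsection{Balanced frames}

\begin{lemma}\label{lem:bounded}
Let $v_1,\dots,v_m\in\mathbb{R}^d$ and $C=\{x:\langle v_i,x\rangle\le1\text{ for all }i\}$. Then $0\in\operatorname{int}C$, and $C$ is bounded if and only if $0\in\operatorname{int}\operatorname{conv}\{v_i\}$.
\end{lemma}

\begin{proof}
The set $C$ contains every ball $\varrho B$ with $\varrho\max_i|v_i|\le1$. If $\eta B\subset\operatorname{conv}\{v_i\}$ and $x\in C$, then $\eta|x|\le\max_i\langle v_i,x\rangle\le1$. If $0$ is not an interior point of the hull, separation gives $\theta\ne0$ with $\langle\theta,v_i\rangle\le0$ for all $i$, and $C$ contains the ray spanned by $\theta$.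
\end{proof}

A tight frame $w_1,\dots,w_M$ is \emph{balanced} if $\sum_iw_i=0$.

\begin{lemma}\label{lem:balanced}
Let $w_1,\dots,w_M\in\mathbb{R}^k$ be a balanced tight frame and $K=\operatorname{conv}\{w_i\}^\circ$. Then $K$ is bounded, and the set $\{x:\langle w_i,x\rangle\le s\text{ for all }i\}$ is empty for $s<0$ and equals $sK$ for $s\ge0$.
\end{lemma}

\begin{proof}
The numbers $\langle w_i,x\rangle$ have sum $0$ and sum of squares $|x|^2$. If they are at most $s$, then $0\le Ms$, and each lies in $[-(M-1)s,s]$. So the set is empty for $s<0$, equals $\{0\}$ for $s=0$, and is bounded for $s=1$; for $s>0$ it is $sK$ by scaling.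
\end{proof}

If we place balanced tight frames of $\mathbb{R}^{k_1}$ and $\mathbb{R}^{k_2}$ in the two summands of $\mathbb{R}^{k_1}\times\mathbb{R}^{k_2}$, their union is a balanced tight frame, and its polar is the product $K_1\times K_2$ of the polars. The support function and the maximizer split: $h_{K_1\times K_2}(u_1,u_2)=h_{K_1}(u_1)+h_{K_2}(u_2)$ and $x_{K_1\times K_2}(u_1,u_2)=(x_{K_1}(u_1),x_{K_2}(u_2))$. Besides the segment $\sqrt2[-1,1]$, we use two families of factors.

\begin{example}[simplex]\label{ex:simplex}
Identify $\mathbb{R}^r$ with $H=\{x\in\mathbb{R}^{r+1}:\sum_jx_j=0\}$ and let $s_0,\dots,s_r$ be the orthogonal projections of the standard basis vectors onto $H$. For $x\in H$ we have $\langle s_j,x\rangle=x_j$, so the $s_j$ form a balanced tight frame of $r+1$ vectors with polar $\Delta_r=\{x\in H:x_j\le1\}$. The point $-(r+1)s_j$ has coordinate $-r$ in position $j$ and $1$ elsewhere, so it lies in $\Delta_r$ and has squared norm $r(r+1)$. Every $x\in\Delta_r$ is the convex combination of these points with weights $(1-x_j)/(r+1)$, because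 $-\sum_j(1-x_j)s_j=\sum_jx_js_j=x$. Hence $|x|^2\le r(r+1)$ on $\Delta_r$.
\end{example}

\begin{example}[regular polygons]\label{ex:polygon}
For $M\ge3$ let $w_j=\sqrt{2/M}\,(\cos\frac{2\pi j}M,\sin\frac{2\pi j}M)$, $0\le j<M$. The sums $\sum_je^{2\pi\mathrm{i}j/M}$ and $\sum_je^{4\pi\mathrm{i}j/M}$ vanish, so this is a balanced tight frame. Its polar $K_M$ is the regular $M$-gon with inradius $\sqrt{M/2}$ and circumradius $\varrho=\sqrt{M/2}/\cos\frac\pi M$. The normal cone at a vertex $p$ is the sector of angle $2\pi/M$ bisected by $p$, so each vertex has mass $1/M$, and the second vanishing sum gives $A(K_M)=\frac{\varrho^2}2\mathrm{Id}_2$. In polar coordinates, with $\mathbb{E}|u|=\sqrt{\pi/2}$ in the plane,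
\[
\omega(K_M)=\sqrt{\tfrac\pi2}\cdot\frac M{2\pi}\int_{-\pi/M}^{\pi/M}\varrho\cos\psi\,d\psi=\sqrt{\tfrac\pi2}\;\varrho\,\frac{\sin(\pi/M)}{\pi/M}.
\]
Since $\tau(K_M)=\sqrt2\,\varrho$, we obtain
\begin{equation}\label{eq:polygon}
\tau(K_M)=\frac{\sqrt M}{\cos(\pi/M)},\qquad\frac2{\sqrt\pi}\cdot\frac{\tau(K_M)}{\omega(K_M)}=\frac4{M\sin(\pi/M)} .
\end{equation}
The last quantity equals $\sqrt2$ for the square and $\frac43$ for the hexagon.
\end{example}

\subsection{Comparing $\tau$ and $\omega$}

\begin{lemma}\label{lem:gap}
Let $C\subset\mathbb{R}^d$ be a polytope with nonempty interior and $A=A(C)$. Then $A$ is positive definite and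
\[
\tau(C)-\omega(C)=\tfrac12\,\mathbb{E}\,\big|A^{-1/4}x_C(u)-A^{1/4}u\big|^2>0 .
\]
\end{lemma}

\begin{proof}
The vertices span $\mathbb{R}^d$ and each has positive mass, so $\langle A\theta,\theta\rangle=\mathbb{E}\langle x_C(u),\theta\rangle^2>0$ for $\theta\ne0$. Write $x=x_C(u)$ and expand the square: $\mathbb{E}\langle A^{-1/2}x,x\rangle=\operatorname{tr}(A^{-1/2}A)=\tau(C)$, $\mathbb{E}\langle A^{1/2}u,u\rangle=\operatorname{tr}A^{1/2}=\tau(C)$, and $\mathbb{E}\langle x,u\rangle=\omega(C)$. The expectation vanishes only if $x_C(u)=A^{1/2}u$ almost everywhere, which is impossible because $x_C$ takes finitely many values and $A^{1/2}$ is invertible.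
\end{proof}

For upper bounds on $\tau$ it suffices to control diagonal entries.

\begin{lemma}\label{lem:diag}
If $A$ is positive semidefinite and $(f_j)$ is an orthonormal basis, then $\operatorname{tr}\sqrt A\le\sum_j\sqrt{\langle Af_j,f_j\rangle}$.
\end{lemma}

\begin{proof}
Let $A=\sum_la_l\,g_l\otimes g_l$ with $(g_l)$ orthonormal. For each $j$ the weights $\langle g_l,f_j\rangle^2$ sum to $1$ over $l$, so concavity of the square root gives $\sqrt{\langle Af_j,f_j\rangle}\ge\sum_l\sqrt{a_l}\,\langle g_l,f_j\rangle^2$. Sum over $j$.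
\end{proof}

We also need the Gaussian Poincar\'e inequality: $\operatorname{Var}f(u)\le\mathbb{E}|\nabla f(u)|^2$ for every Lipschitz $f:\mathbb{R}^d\to\mathbb{R}$. The function $h_C$ is Lipschitz and equals $\langle\cdot,p\rangle$ on $N_C(p)$, so $\nabla h_C=x_C$ almost everywhere and
\begin{equation}\label{eq:poincare}
\operatorname{Var}h_C(u)\le\mathbb{E}|x_C(u)|^2=\operatorname{tr}A(C).
\end{equation}

\section{Joins and the upper bounds}\label{sec:join}

\subsection{The facet budget}
An admissible polytope has two frame vectors per dimension. A factor with more must be compensated by a factor with fewer, such as a simplex. In a product the compensation is too expensive. The pentagon has $\tau(K_5)\approx2.76<2\sqrt2$ by \eqref{eq:polygon}, and $K_5\times K_3$ is admissible in $\mathbb{R}^4$. Since $\mathbb{E}\,x_{K_M}(u)=0$, the matrix $A(K_5\times K_3)$ is block diagonal, and $\tau(K_5\times K_3)=\tau(K_5)+2\sqrt3\approx6.23>4\sqrt2$. In a product every factor contributes to the maximizer. At the price of one extra dimension, the join makes the two factors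 compete, and only the winner contributes.

\begin{lemma}[join]\label{lem:join}
Let $y_1,\dots,y_p\in\mathbb{R}^{l}$ and $z_1,\dots,z_q\in\mathbb{R}^n$ be balanced tight frames with polars $L$ and $Q$, and let $\alpha,\beta>0$ satisfy $p\alpha^2+q\beta^2=1$. Then the $p+q$ vectors $(y_i,0,-\alpha)$, $(0,z_j,\beta)$ form a tight frame in $\mathbb{R}^l\times\mathbb{R}^n\times\mathbb{R}$, the origin is interior to their convex hull, and the polar of the hull is
\[
C=\big\{(x',x'',t):\ -\tfrac1\alpha\le t\le\tfrac1\beta,\ \ x'\in(1+\alpha t)L,\ \ x''\in(1-\beta t)Q\big\}.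
\]
For $u=(u',u'',u_0)$ put $\kappa(u)=u_0+\alpha h_L(u')-\beta h_Q(u'')$. Then for almost every $u$
\[
x_C(u)=\begin{cases}\big((1+\tfrac\alpha\beta)\,x_L(u'),\ 0,\ \tfrac1\beta\big)&\text{if }\kappa(u)>0,\\[3pt]
\big(0,\ (1+\tfrac\beta\alpha)\,x_Q(u''),\ -\tfrac1\alpha\big)&\text{if }\kappa(u)<0,\end{cases}
\]
and $\kappa(u)\neq0$ almost everywhere.
\end{lemma}

\begin{proof}
The diagonal blocks of the sum of the tensor squares are $\mathrm{Id}_l$, $\mathrm{Id}_n$ and $p\alpha^2+q\beta^2=1$. The off-diagonal blocks are $0$, $-\alpha\sum_iy_i$ and $\beta\sum_jz_j$, and the last two vanish because the frames are balanced. A point $(x',x'',t)$ lies in $C$ if and only if $\langle y_i,x'\rangle\le1+\alpha t$ and $\langle z_j,x''\rangle\le1-\beta t$ for all $i,j$, and Lemma~\ref{lem:balanced} turns this into the stated description. So $C$ is bounded and Lemma~\ref{lem:bounded} applies. The maximum of $\langle u,\cdot\rangle$ over the slice at height $t$ is $u_0t+(1+\alpha t)h_L(u')+(1-\beta t)h_Q(u'')$, an affine function of $t$ with slope $\kappa(u)$; it is maximal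 at $t=1/\beta$ if $\kappa>0$ and at $t=-1/\alpha$ if $\kappa<0$. For fixed $u',u''$ the slope vanishes for one value of $u_0$ only.
\end{proof}

We call the slices $t=1/\beta$ and $t=-1/\alpha$ the \emph{top} and the \emph{bottom} of $C$ (Figure~\ref{fig:join}).

\begin{figure}[ht]
\centering
\begin{tikzpicture}[x={(1cm,0cm)},y={(0.45cm,0.3cm)},z={(0cm,1cm)}]
\fill[gray!25] (-0.8,-1,0)--(0.8,-1,0)--(0.8,1,0)--(-0.8,1,0)--cycle;
\draw[dashed] (-2.4,0,2)--(0,1.5,-1);
\draw (-2.4,0,2)--(0,-1.5,-1)--(2.4,0,2)--(0,1.5,-1);
\draw[very thick] (-2.4,0,2)--(2.4,0,2) node[right] {$(1+\frac\alpha\beta)L,\quad t=\frac1\beta$};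
\draw[very thick] (0,-1.5,-1)--(0,1.5,-1);
\node[right] at (1.6,0,0) {$L\times Q,\quad t=0$};
\node[right] at (0.5,0,-1.15) {$(1+\frac\beta\alpha)Q,\quad t=-\frac1\alpha$};
\end{tikzpicture}
\caption{The join of two segments $L$ and $Q$ is a tetrahedron. Its slice at height $t$ is $(1+\alpha t)L\times(1-\beta t)Q$; all vertices lie on the top copy of $L$ or on the bottom copy of $Q$ (thick).}\label{fig:join}
\end{figure}

\begin{example}\label{ex:tetra}
Let $L=Q=\sqrt2[-1,1]$, so $2\alpha^2+2\beta^2=1$ and $\kappa=u_0+\sqrt2\alpha|u'|-\sqrt2\beta|u''|$. For $\alpha=\beta=\frac12$ the vertices are $(\pm2\sqrt2,0,2)$ and $(0,\pm2\sqrt2,-2)$, those of the regular simplex of Example~\ref{ex:simplex} with $r=3$, and top and bottom are equally likely. As $\beta\to0$ we have $\alpha\to1/\sqrt2$ and $\mathbb{P}(\kappa>0)\to\mathbb{P}(u_0+|u'|>0)=\frac34$, because the complementary event is a planar sector of angle $\pi/2$. Tilting the parameters hides the bottom to some extent, and two obstacles appear. The noise $u_0$ keeps the top from winning with probability near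 $1$, and the top is stretched by the large factor $1+\alpha/\beta$.
\end{example}

Both obstacles disappear at suitable scales. Take $L=K^N$, a product of $N$ copies of a fixed polytope $K$; then $h_L$ has mean $N\omega(K)$, and for large $N$ this dominates the noise. Let $Q$ be the product of a simplex, which pays for the surplus facets of $K^N$, and a cube, with total dimension $n$ much larger than everything else, so that $d\approx n$ and $\mathbb{E}h_Q\approx\frac2{\sqrt\pi}n$. With $\mu=\alpha/\beta$, the top wins once $\mu N\omega(K)$ slightly exceeds $\frac2{\sqrt\pi}n$. The maximizer is then essentially a vertex of $\mu K^N$, and $\tau(C)\approx\mu N\tau(K)\approx\frac2{\sqrt\pi}\frac{\tau(K)}{\omega(K)}\,d$. The stretch $\mu$ is of order $n$, which is affordable because it acts on boundedly many dimensions. The scale of $K$ has canceled: the hexagon has $\tau(K_6)=2\sqrt2$, the same as the square, yet by \eqref{eq:polygon} it yields $\frac43d$.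

\subsection{The transfer proposition}

\begin{proposition}\label{prop:transfer}
Let $w_1,\dots,w_M\in\mathbb{R}^k$ be a balanced tight frame with $M\ge2k+1$. Put $K=\operatorname{conv}\{w_i\}^\circ$, $\tau=\tau(K)$, $\omega=\omega(K)$. Then
\[
\limsup_{d\to\infty}\Lambda_d\le\frac2{\sqrt\pi}\cdot\frac\tau\omega .
\]
\end{proposition}

\begin{proof}
By Lemmas~\ref{lem:bounded} and~\ref{lem:balanced}, $K$ is a polytope with $0$ in its interior, so $\omega>0$. Put $\sigma^2=\operatorname{tr}A(K)$.

\emph{The polytope.} Fix an integer $N\ge2$ and $\delta>0$, and let $r=(M-2k)N-1$. The hypothesis $M\ge2k+1$ gives $r\ge1$. For $n\ge r$ let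
\[
L=K^N\subset\mathbb{R}^{kN},\qquad Q=\Delta_r\times\sqrt2[-1,1]^{n-r}\subset\mathbb{R}^n,\qquad d=kN+n+1 .
\]
These are polars of balanced tight frames with $p=MN$ and $q=(r+1)+2(n-r)=2n-r+1$ vectors, and $r$ was chosen so that
\[
p+q=MN+2n-(M-2k)N+2=2d .
\]
So the join $C$ of Lemma~\ref{lem:join} is admissible whenever $p\alpha^2+q\beta^2=1$. By Example~\ref{ex:simplex}, every point of $Q$ has norm at most $D$, where $D^2=r(r+1)+2(n-r)$.

\emph{Parameters.} Let $W=\omega(Q)=\omega(\Delta_r)+\frac2{\sqrt\pi}(n-r)$. We give the top an advantage of a factor $1+\delta$ in the mean: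
\[
\mu=(1+\delta)\frac W{N\omega},\qquad\beta=\big(MN\mu^2+2n-r+1\big)^{-1/2},\qquad\alpha=\mu\beta .
\]
Then $p\alpha^2+q\beta^2=1$, and in particular $\alpha^2\le1/(MN)$. Let $n\to\infty$ with $N$, $\delta$, and hence $r$, fixed; this order of limits makes the simplex negligible in $W$ and $D^2$. With $c=\frac{2(1+\delta)}{\sqrt\pi N\omega}$ we have $W/n\to2/\sqrt\pi$, $D^2/n\to2$, $\mu/n\to c$, and therefore
\[
\beta n=\Big(MN\frac{\mu^2}{n^2}+\frac{2n-r+1}{n^2}\Big)^{-1/2}\to\frac1{c\sqrt{MN}},\qquad\alpha\to\frac1{\sqrt{MN}},\qquad\beta^2D^2\to0 .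
\]

\emph{The bottom rarely wins.} Let $P_-=\mathbb{P}(\kappa<0)$. Write $u'=(u_1,\dots,u_N)$, so that $h_L(u')=\sum_bh_K(u_b)$. The mean of the slope is
\[
\mathbb{E}\kappa=\beta(\mu N\omega-W)=\delta\beta W\ \to\ \frac{2\delta}{\sqrt\pi\,c\sqrt{MN}}=\frac\delta{1+\delta}\,\omega\sqrt{\frac NM}.
\]
The variables $u_0,u_1,\dots,u_N,u''$ are independent, so \eqref{eq:poincare} gives
\[
\operatorname{Var}\kappa\le1+\alpha^2N\sigma^2+\beta^2D^2\le1+\sigma^2/M+\beta^2D^2 .
\]
The mean grows like $\sqrt N$ while the variance stays bounded. By Chebyshev's inequality $P_-\le\operatorname{Var}\kappa/(\mathbb{E}\kappa)^2$, hence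
\begin{equation}\label{eq:Pminus}
\limsup_{n\to\infty}P_-\le\frac{C_\delta}N,\qquad C_\delta=\Big(\frac{1+\delta}\delta\Big)^2\frac{M+\sigma^2}{\omega^2}.
\end{equation}

\emph{The trace.} The event $\kappa>0$ depends on all coordinates of $u$, so $A(C)$ has no simple closed form. We apply Lemma~\ref{lem:diag} with an eigenbasis of $A(K)$ in each of the $N$ blocks $\mathbb{R}^k$ and the standard basis in $\mathbb{R}^n\times\mathbb{R}$, and read off $x_C$ from Lemma~\ref{lem:join}.
\begin{itemize}
\item If $f$ is a unit eigenvector of $A(K)$ in block $b$ with eigenvalue $a$, then $\langle A(C)f,f\rangle=(1+\mu)^2\,\mathbb{E}\big[\mathbf 1_{\kappa>0}\langle x_K(u_b),f\rangle^2\big]\le(1+\mu)^2a$. These $kN$ basis vectors contribute at most $(1+\mu)N\tau$.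
\item The $n$ diagonal entries for $\mathbb{R}^n$ have sum $(1+\frac1\mu)^2\,\mathbb{E}\big[\mathbf 1_{\kappa<0}|x_Q(u'')|^2\big]\le(1+\frac1\mu)^2D^2P_-$. By the Cauchy--Schwarz inequality their square roots sum to at most $\sqrt n\,(1+\frac1\mu)D\sqrt{P_-}$.
\item The last diagonal entry is at most $\beta^{-2}+\alpha^{-2}$ and contributes at most $\frac1\beta+\frac1\alpha$.
\end{itemize}
Divide by $n$. The upper limits of the three contributions are at most $cN\tau$, $\sqrt{2C_\delta/N}$ and $c\sqrt{MN}$. For fixed $N$ every large $d$ has the form $kN+n+1$ with $n\ge r$, and $d/n\to1$. Therefore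
\begin{equation}\label{eq:final}
\limsup_{d\to\infty}\Lambda_d\le\frac{2(1+\delta)}{\sqrt\pi}\Big(\frac\tau\omega+\frac{\sqrt M}{\omega\sqrt N}\Big)+\sqrt{\frac{2C_\delta}N}.
\end{equation}
Let $N\to\infty$ and then $\delta\to0$.
\end{proof}

\subsection{The hexagon}

\begin{proof}[Proof of Theorem~\ref{thm:disproof}]
Apply Proposition~\ref{prop:transfer} with $k=2$, $M=6$ and the frame of Example~\ref{ex:polygon}. By \eqref{eq:polygon}, $\frac2{\sqrt\pi}\frac\tau\omega=\frac4{6\sin(\pi/6)}=\frac43$, and $\frac{16}9<2$.
\end{proof}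

\begin{remark}
For the hexagon $\varrho=2$, $\sigma^2=4$, $\omega=3\sqrt{2/\pi}$ and $C_\delta=\big(\frac{1+\delta}\delta\big)^2\frac{5\pi}9$, so the right side of \eqref{eq:final} is $(1+\delta)\big(\frac43+\frac2{\sqrt{3N}}\big)+\sqrt{2C_\delta/N}$. For $\delta=0.03$ and $N=10^7$ this is less than $1.3734+0.0004+0.021<1.40<\sqrt2$. These $N$ and $\delta$ give counterexamples to \eqref{eq:conj} for all large $d$.
\end{remark}

\begin{remark}
Dimension $k=1$ cannot disprove \eqref{eq:conj} through Proposition~\ref{prop:transfer}: for $K=[-a,b]$ we have $\tau=\sqrt{(a^2+b^2)/2}\ge\frac{a+b}2$ and $\omega=\frac{a+b}{\sqrt{2\pi}}$, so $\frac2{\sqrt\pi}\frac\tau\omega\ge\sqrt2$. Regular polygons give $4/(M\sin\frac\pi M)$, which stays above $4/\pi>2/\sqrt\pi$. To reach $2/\sqrt\pi$ we let $k$ grow.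
\end{remark}

\subsection{Nearly round polytopes}
For a ball the maximizer is proportional to $u/|u|$, and in high dimension $|u|$ is nearly constant; in view of Lemma~\ref{lem:gap}, the ratio $\tau/\omega$ should be close to $1$ for polytopes close to a ball.

\begin{corollary}\label{cor:upper}
$\limsup_{d\to\infty}\Lambda_d\le2/\sqrt\pi$.
\end{corollary}

\begin{proof}
Let $k\ge2$ and $\varepsilon\in(0,\frac\pi2)$. By compactness there is a finite set of unit vectors in $\mathbb{R}^k$ such that every unit vector makes an angle at most $\varepsilon$ with one of them. Add $e_1$ and $(1,\dots,1)/\sqrt k$, and let $U$ be the union of the orbits under signed permutations of coordinates; then $M=|U|\ge2k+2^k>2k$. Since $U=-U$, the sum of its elements is $0$. The matrix $\sum_{\vartheta\in U}\vartheta\otimes\vartheta$ is diagonal by invariance under sign changes, has equal diagonal entries by invariance under permutations, and has trace $M$, so it equals $\frac Mk\mathrm{Id}_k$. With $\rho=\sqrt{M/k}$, the vectors $\vartheta/\rho$ form a balanced tight frame with polar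 $K=\{x:\langle\vartheta,x\rangle\le\rho\text{ for all }\vartheta\in U\}$.

We have $\rho B\subset K$, and if $x\in K$ and $\vartheta\in U$ is within angle $\varepsilon$ of $x$, then $|x|\cos\varepsilon\le\rho$. So \eqref{eq:cs} gives $\tau(K)\le\sqrt k\,\rho/\cos\varepsilon$. Also $\omega(K)\ge\rho\,\mathbb{E}|u|$, and $(\mathbb{E}|u|)^2=k-\operatorname{Var}|u|\ge k-1$ by the Poincar\'e inequality for the $1$-Lipschitz function $|u|$. Proposition~\ref{prop:transfer} yields $\limsup_d\Lambda_d\le\frac2{\sqrt\pi}\sqrt{\frac k{k-1}}\,\frac1{\cos\varepsilon}$. Let $\varepsilon\to0$ and $k\to\infty$.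
\end{proof}

\section{The cube minimizes the expected maximum}\label{sec:lower}

The lower bound uses only the trace of the tight frame identity, and it is convenient to keep the sum of squared lengths as a free quantity.

\begin{proposition}\label{prop:lower}
Let $v_1,\dots,v_{2d}\in\mathbb{R}^d$ satisfy $0\in\operatorname{int}P$, where $P=\operatorname{conv}\{v_i\}$, and let $C=P^\circ$ and $S=\sum_i|v_i|^2$. Then $\omega(C)\ge(2d)^{3/2}/\sqrt{2\pi S}$. In particular $\omega(C)\ge\frac2{\sqrt\pi}d$ if $S=d$.
\end{proposition}

The idea is to write $h_C(u)$ as a sum of coefficients $\lambda_i(u)$, one for each vector. A typical $u$ uses $d$ of the $2d$ vectors, so on average a vector is used with probability $\frac12$. We bound $\mathbb{E}\lambda_i$ from below in terms of this probability and of $|v_i|$, and then solve the resulting optimization problem. For the cube the coefficients are $\sqrt2(\pm u_j)_+$, where $a_+=\max\{a,0\}$; all probabilities are $\frac12$ and all lengths are equal.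

\subsection{General position}
Say that $(v_i)$ is in \emph{general position} if all $v_i$ are nonzero and no $d+1$ of them lie in an affine hyperplane. The exceptional configurations lie in the zero sets of finitely many nonzero polynomials, so general position is a dense condition. It suffices to prove the proposition in general position. Indeed, let $\eta B\subset P$, let $(v_i')$ be in general position with $|v_i'-v_i|\le\varepsilon<\eta$, and let $C'=\{x:\langle v_i',x\rangle\le1\text{ for all }i\}$. For $x\in C'$ we have $\eta|x|\le\max_i\langle v_i,x\rangle\le1+\varepsilon|x|$. Hence $|x|\le1/(\eta-\varepsilon)$, so $0\in\operatorname{int}\operatorname{conv}\{v_i'\}$ by Lemma~\ref{lem:bounded}, and $\langle v_i,x\rangle\le\eta/(\eta-\varepsilon)$, so $\omega(C')\le\frac\eta{\eta-\varepsilon}\omega(C)$. As $\varepsilon\to0$, $\sum_i|v_i'|^2\to S$ and the inequality passes from $C'$ to $C$. From now on $(v_i)$ is in general position.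

\subsection{Conic coordinates}
A facet of $P$ has at least $d$ vertices and its hyperplane contains at most $d$ of the $v_i$. So each facet is a simplex with exactly $d$ vertices, which are linearly independent because the hyperplane misses $0$. Every subset of the vertices of a facet spans a face of $P$, and every boundary point of $P$ lies in the relative interior of exactly one proper face. Since each ray from $0$ meets $\partial P$ once, every $u\in\mathbb{R}^d$ has a unique representation
\begin{equation}\label{eq:rep}
u=\sum_i\lambda_i(u)v_i,\qquad\lambda_i(u)\ge0,\qquad\{v_i:\lambda_i(u)>0\}\subset\text{ some facet of }P .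
\end{equation}
On the closed cone over a facet the $\lambda_i$ are coordinates in a basis (or zero); finitely many such cones cover $\mathbb{R}^d$, so each $\lambda_i$ is continuous and piecewise linear. If $v_i$ is not a vertex of $P$, then $\lambda_i\equiv0$.

We claim $h_C=\sum_i\lambda_i$. For $x\in C$, \eqref{eq:rep} gives $\langle u,x\rangle\le\sum_i\lambda_i(u)$. If the facet in \eqref{eq:rep} lies in the hyperplane $\langle\cdot,x_0\rangle=1$, then $\langle\cdot,x_0\rangle\le1$ on $P$, so $x_0\in C$, and equality holds at $x_0$. Outside the boundaries of the cones, a null set, exactly $d$ coefficients are positive. So $p_i=\mathbb{P}(\lambda_i(u)>0)$ satisfies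
\begin{equation}\label{eq:sump}
\sum_{i=1}^{2d}p_i=d .
\end{equation}

\subsection{One coefficient along one line}
The region $\{\lambda_i>0\}$ is a union of cones and may be complicated, but on lines parallel to $v_i$ the function $\lambda_i$ is simple. In the plane, let $v_1=|v_1|(1,0)$ be a vertex whose neighbor above the axis is $v_2=|v_2|(\cos\psi,\sin\psi)$, $0<\psi<\pi$. For $u=(t,w)$ with $w>0$ in the cone over the edge $[v_1,v_2]$, solving $u=\lambda_1v_1+\lambda_2v_2$ gives $\lambda_1=(t-w\cot\psi)/|v_1|$; the other points of the upper half-plane have $t<w\cot\psi$ and $\lambda_1=0$. Thus $\lambda_1=(t-w\cot\psi)_+/|v_1|$ for $w>0$. The same shape holds in every dimension.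

\begin{lemma}\label{lem:line}
Let $e=v_i/|v_i|$. There is a measurable function $t_i:e^\perp\to(-\infty,\infty]$ such that $\lambda_i(w+te)=(t-t_i(w))_+/|v_i|$ for all $w\perp e$ and $t\in\mathbb{R}$.
\end{lemma}

\begin{proof}
If $\lambda_i(u)>0$ and $s\ge0$, then adding $s$ to the $i$th coefficient in \eqref{eq:rep} gives a representation of $u+sv_i$ with the same support, so $\lambda_i(u+sv_i)=\lambda_i(u)+s$ by uniqueness. Fix $w$ and let $f(t)=\lambda_i(w+te)$. The set $\{f>0\}$ is open and closed upward, and $f(t)-t/|v_i|$ is constant on it. If the set is empty, put $t_i(w)=\infty$. It is not all of $\mathbb{R}$, since then $f$ would be negative for very negative $t$. Otherwise it is $(a,\infty)$ with $f(a)=0$, and continuity gives $f(t)=(t-a)_+/|v_i|$; put $t_i(w)=a$. The sets $\{w:t_i(w)<a\}=\{w:\lambda_i(w+ae)>0\}$ are open.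
\end{proof}

Let $\phi$ be the standard normal density, $\bar\Phi(a)=\int_a^\infty\phi$, and
\[
G(a)=\int_a^\infty(t-a)\phi(t)\,dt=\phi(a)-a\bar\Phi(a)>0,
\]
with $\bar\Phi(\infty)=G(\infty)=0$. In $u=w+te$ the component $t$ is standard normal and independent of $w$, so
\begin{equation}\label{eq:pG}
p_i=\mathbb{E}\,\bar\Phi(t_i(w))<1,\qquad|v_i|\,\mathbb{E}\lambda_i(u)=\mathbb{E}\,G(t_i(w)).
\end{equation}
To eliminate the unknown function $t_i$, express $G$ through $\bar\Phi$: put $\hat G(p)=G(\bar\Phi^{-1}(p))$ for $0<p<1$ and $\hat G(0)=0$. This function is continuous on $[0,1)$ because $G(a)\to0$ as $a\to\infty$. For $p=\bar\Phi(a)$, the identities $G'=-\bar\Phi$, $\bar\Phi'=-\phi$ and $\phi'(a)=-a\phi(a)$ give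
\begin{equation}\label{eq:Ghat}
\hat G'(p)=\frac{\bar\Phi(a)}{\phi(a)},\qquad\hat G''(p)=-\frac1{\phi(a)}\Big(a\frac{\bar\Phi(a)}{\phi(a)}-1\Big)=\frac{G(a)}{\phi(a)^2}>0 .
\end{equation}
So $\hat G$ is convex on $[0,1)$, and Jensen's inequality applied to \eqref{eq:pG} gives $|v_i|\,\mathbb{E}\lambda_i\ge\hat G(p_i)$: among regions of probability $p_i$, a half-space orthogonal to $v_i$ is the cheapest. Summing over $i$,
\[
\omega(C)\ge\sum_{i=1}^{2d}\frac{\hat G(p_i)}{|v_i|}.
\]

\subsection{Optimizing lengths and probabilities}
The lengths are removed by H\"older's inequality with exponents $\frac32$ and $3$. With $F=\hat G^{2/3}$,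
\[
\sum_iF(p_i)=\sum_i\Big(\frac{\hat G(p_i)}{|v_i|}\Big)^{2/3}|v_i|^{2/3}\le\Big(\sum_i\frac{\hat G(p_i)}{|v_i|}\Big)^{2/3}S^{1/3},
\]
and therefore
\begin{equation}\label{eq:holder}
\omega(C)\ge S^{-1/2}\Big(\sum_iF(p_i)\Big)^{3/2}.
\end{equation}
If $F$ were convex, \eqref{eq:sump} would finish the proof. It is not: $F$ is concave near $0$, so one must rule out a gain from using some vectors rarely and the others more often. It is enough that $F$ lies above its tangent line at the mean value $\frac12$.

\begin{lemma}\label{lem:tangent}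
For $p\in[0,1)$, $F(p)\ge\ell(p):=F(\frac12)\big(1+\frac{2\pi}3(p-\frac12)\big)$.
\end{lemma}

\begin{proof}
The value $p=\frac12$ corresponds to $a=0$, where $\hat G=1/\sqrt{2\pi}$ and $\hat G'=\sqrt{2\pi}/2$. So $F'(\frac12)/F(\frac12)=\frac23\hat G'/\hat G=\frac{2\pi}3$, and $\ell$ is the tangent to $F$ at $\frac12$. By \eqref{eq:Ghat}, for $p=\bar\Phi(a)$,
\[
F''(p)=\tfrac23\hat G^{-4/3}\big(\hat G\hat G''-\tfrac13\hat G'^2\big)=\tfrac23\,G(a)^{-4/3}\phi(a)^{-2}\big(G(a)^2-\tfrac13\bar\Phi(a)^2\big),
\]
which has the sign of $m(a)-1/\sqrt3$, where $m=G/\bar\Phi$.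

We show that this sign changes once, at a positive $a$. Write $m(a)=R(a)-a$ with $R=\phi/\bar\Phi$. Then $R'=R^2-aR$ and $m'=R^2-aR-1$. For a standard normal $t$ we have $\mathbb{E}[t\mid t>a]=R(a)$, and $\int_a^\infty t^2\phi=a\phi(a)+\bar\Phi(a)$ gives $\mathbb{E}[t^2\mid t>a]=1+aR(a)$. Hence $m'(a)=-\operatorname{Var}(t\mid t>a)<0$. Further, $m(0)=\sqrt{2/\pi}>1/\sqrt3$. For $a>0$, integration by parts gives $aG(a)\le\int_a^\infty(t-a)\,t\phi(t)\,dt=\bar\Phi(a)$, so $m(a)\le1/a\to0$. Thus $m(a_0)=1/\sqrt3$ for a unique $a_0$, and $a_0>0$. With $p_0=\bar\Phi(a_0)<\frac12$, the function $F$ is convex on $[p_0,1)$ and, being continuous at $0$, concave on $[0,p_0]$.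

On $[p_0,1)$, which contains $\frac12$, convexity gives $F\ge\ell$. On $[0,p_0]$ the function $F-\ell$ is concave, nonnegative at $p_0$, and equal to $F(\frac12)(\frac\pi3-1)>0$ at $0$; so it is nonnegative on the whole interval.
\end{proof}

\begin{proof}[Proof of Proposition~\ref{prop:lower}]
Here the number of vectors enters: by \eqref{eq:sump}, $\sum_{i=1}^{2d}(p_i-\frac12)=0$, so Lemma~\ref{lem:tangent} gives $\sum_iF(p_i)\ge2d\,F(\frac12)$. Since $F(\frac12)^{3/2}=\hat G(\frac12)=1/\sqrt{2\pi}$, inequality \eqref{eq:holder} gives $\omega(C)\ge(2d)^{3/2}/\sqrt{2\pi S}$. For $S=d$ the right side is $2\sqrt2\,d/\sqrt{2\pi}=2d/\sqrt\pi$.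
\end{proof}

\section{The sharp constant}

\begin{proof}[Proof of Theorem~\ref{thm:sharp}]
An admissible $C$ is a polytope with nonempty interior by Lemma~\ref{lem:bounded}, and its frame has $S=d$. Lemma~\ref{lem:gap} gives $\tau(C)>\omega(C)$, Proposition~\ref{prop:lower} gives $\omega(C)\ge\frac2{\sqrt\pi}d$, and \eqref{eq:cube} shows that the cube attains the second bound. Hence $\Lambda_d\ge2/\sqrt\pi$ for every $d$, and Corollary~\ref{cor:upper} gives the limit.
\end{proof}

The polytopes of Proposition~\ref{prop:transfer} have vertices at height $1/\beta$, which is of order $d$. They therefore do not contradict the consequence of \eqref{eq:conj} noted after \eqref{eq:cs}, a vertex at distance at least $\sqrt{2d}$: their trace is small because the maximizer is long in boundedly many directions and usually has no component in the others. Inequality \eqref{eq:conj} holds for $d=1$ and fails for all large $d$; we do not determine the smallest $d$ for which it fails.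

\begin{thebibliography}{9}
\bibitem{Ivanov}
Grigory Ivanov, \emph{Zong's problem on $2d$ half-spaces containing the unit ball}, arXiv:2609.38394 (2026).
\end{thebibliography}
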